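\title{The constant term of the nilpotent Kac polynomial}

\begin{abstract}
Let $Q$ be a finite quiver, with loops and oriented cycles allowed, and let $A^{\mathrm{nil}}_{\mathbf d}(q)$ be the number of absolutely indecomposable nilpotent representations of $Q$ of dimension $\mathbf d$ over $\mathbb F_q$. We prove that $A^{\mathrm{nil}}_{\mathbf d}(0)$ is the dimension of the degree $\mathbf d$ part of an explicit Borcherds algebra, the nilpotent Kac--Moody algebra of $Q$. The proof evaluates a generating series of the polynomials $A^{\mathrm{nil}}_{\mathbf d}$ at $q=0$ and recognizes the right side of Borcherds' denominator identity. A reciprocity $q\leftrightarrow q^{-1}$ between nilpotent and semisimple representations produces the imaginary simple roots, and Hausel's theorem for loop-free quivers produces the sum over the Weyl group. We also treat representations that are nilpotent only along a set of arrows, show that the generators of the algebra are forced, and prove the Weyl symmetry of $A^{\mathrm{nil}}_{\mathbf d}(q)$.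
\end{abstract}

\section{Introduction}\label{sec:intro}

\subsection{The problem}
Let $Q$ be a finite quiver with vertex set $Q_0$ and arrow set $Q_1$; loops and multiple arrows are allowed. Put $\mathbb N=\{0,1,2,\dots\}$. Dimension vectors are elements of $\mathbb N^{Q_0}$, ordered componentwise, and $\mathbf d<\mathbf e$ means $\mathbf d\le\mathbf e$ and $\mathbf d\ne\mathbf e$. Let $\alpha_i$ be the dimension vector that is $1$ at $i$ and $0$ elsewhere, and let $I\subset Q_0$ be the set of vertices without loops. The Euler form and its symmetrization are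
\[
\langle\mathbf d,\mathbf e\rangle=\sum_{i\in Q_0}d_ie_i-\sum_{a\colon i\to j}d_ie_j,\qquad (\mathbf d,\mathbf e)=\langle\mathbf d,\mathbf e\rangle+\langle\mathbf e,\mathbf d\rangle ,
\]
where the second sum runs over all arrows. The support $\operatorname{supp}\mathbf d$ is the full subquiver on the vertices $i$ with $d_i\neq0$. A quiver is \emph{strongly connected} if for any two vertices $i,j$ it contains an oriented path from $i$ to $j$; a single vertex is strongly connected.

A representation $M=(M_i,x_a)$ of $Q$ is \emph{nilpotent} if every sufficiently long path acts by zero. A representation over $\mathbb F_q$ is \emph{absolutely indecomposable} if it stays indecomposable over $\overline{\mathbb F}_q$. By a theorem of Bozec, Schiffmann and Vasserot, for $\mathbf d\ne0$ the number of isomorphism classes of absolutely indecomposable nilpotent representations of dimension $\mathbf d$ over $\mathbb F_q$ is given by a polynomial $A^{\mathrm{nil}}_{\mathbf d}(q)\in\mathbb Z[q]$, the \emph{nilpotent Kac polynomial}.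

Let $\mathcal P$ be the set of $\mathbf d\in\mathbb N^{Q_0}\setminus\{0\}$ such that $\operatorname{supp}\mathbf d$ is strongly connected and
\begin{equation}\label{eq:ineq}
\langle\mathbf d,\alpha_i\rangle\le0\quad\text{and}\quad\langle\alpha_i,\mathbf d\rangle\le0\qquad\text{for all }i\in Q_0 .
\end{equation}
For $i\in I$ we have $\langle\alpha_i,\alpha_i\rangle=1$, so $\alpha_i\notin\mathcal P$. The (positive part of the) \emph{nilpotent Kac--Moody algebra} $\mathfrak g^{\mathrm{nil}}_Q$ is the complex Lie algebra with generators $e_{\mathbf f}$, for $\mathbf f\in\{\alpha_i:i\in I\}\sqcup\mathcal P$, and relations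
\[
[e_{\mathbf f},e_{\mathbf g}]=0\ \text{ if }(\mathbf f,\mathbf g)=0,\qquad
(\operatorname{ad}e_{\alpha_i})^{1-(\alpha_i,\mathbf f)}e_{\mathbf f}=0\ \text{ if }i\in I,\ \mathbf f\ne\alpha_i .
\]
It is graded by $\deg e_{\mathbf f}=\mathbf f$, and $\mathfrak g^{\mathrm{nil}}_Q[\mathbf d]$ denotes its degree $\mathbf d$ component. The problem, which comes from \cite{Gosmann}, is to decide whether $\dim_{\mathbb C}\mathfrak g^{\mathrm{nil}}_Q[\mathbf d]$ always equals the constant term of $A^{\mathrm{nil}}_{\mathbf d}$. It does.

\begin{theorem}\label{thm:main}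
For every finite quiver $Q$ and every dimension vector $\mathbf d\neq0$,
\[
\dim\mathfrak g^{\mathrm{nil}}_Q[\mathbf d]=A^{\mathrm{nil}}_{\mathbf d}(0).
\]
\end{theorem}

\subsection{The simplest cases}
For a loop-free quiver, Kac's theorem says that the number of all absolutely indecomposable representations of dimension $\mathbf d$ over $\mathbb F_q$ is a polynomial $A_{\mathbf d}(q)\in\mathbb Z[q]$, and Hausel's theorem \cite{Hausel} says that $A_{\mathbf d}(0)$ is the multiplicity of $\mathbf d$ in the Kac--Moody algebra with Cartan matrix $((\alpha_i,\alpha_j))$. If $Q$ has no oriented cycle, all representations are nilpotent. Also $\mathcal P=\emptyset$, because a strongly connected support is a loop-free vertex $i$ and $\langle k\alpha_i,\alpha_i\rangle=k>0$. Theorem~\ref{thm:main} is then Hausel's theorem, which our proof uses as an input. The following examples show what changes when there are cycles.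

\begin{example}\label{ex:cycle}
Let $Q$ be an oriented cycle with $n\ge2$ vertices and $\delta=(1,\dots,1)$. By Fitting's lemma an indecomposable representation is nilpotent or has all arrows invertible. A nilpotent one is a single Jordan chain, determined by its first vertex and its length, so $A^{\mathrm{nil}}_{k\delta}=n$. An absolutely indecomposable one of dimension $k\delta$ with invertible arrows is determined by the eigenvalue in $\mathbb F_q^\times$ of the Jordan block obtained by going once around the cycle. Hence $A_{k\delta}=n+(q-1)$, and $k\delta$ has multiplicity $n-1$ in the Kac--Moody algebra. Discarding the $q-1$ non-nilpotent classes raises the constant term by $1$, so the Lie algebra has to grow by one dimension in each degree $k\delta$. Indeed $\mathcal P=\{k\delta:k\ge1\}$, and the new generators are central because $(\delta,\alpha_i)=0$.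
\end{example}

\begin{example}\label{ex:loops}
Let $Q$ have one vertex and $g\ge1$ loops. Then $I=\emptyset$, $\mathcal P=\{1,2,\dots\}$ and $(d,e)=2(1-g)de$. For $g=1$ the algebra is abelian with one generator in each degree, and there is one nilpotent Jordan block of each size. For $g\ge2$ the algebra is free on $e_1,e_2,\dots$, and its parts of degree $1,2,3$ have bases $e_1$; $e_2$; $e_3,[e_1,e_2]$. On the other side $A^{\mathrm{nil}}_1=1$. An indecomposable of dimension $2$ is a tuple $(c_aE_{12})_a$ with $0\ne c\in\mathbb F_q^g$ determined up to a scalar, so $A_2^{\mathrm{nil}}=(q^g-1)/(q-1)$, with constant term $1$. Take $g=2$ and dimension $3$. There are two indecomposables on which all paths of length $2$ vanish, namely $\mathbb F_q\langle x,y\rangle/(x,y)^2$ and its dual. The others are pairs of strictly upper triangular matrices whose $(1,2)$-entries and $(2,3)$-entries form nonzero vectors $u,v\in\mathbb F_q^2$. Conjugation by triangular matrices rescales $u$ and $v$ independently and, once they are fixed, moves the vector of $(1,3)$-entries by the span of $u,v$. The $q+1$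 pairs of equal lines $\mathbb F_qu=\mathbb F_qv$ give $q$ classes each, and the $q(q+1)$ pairs of distinct lines give one class each. So $A^{\mathrm{nil}}_3=2q^2+2q+2$, with constant term $2$.
\end{example}

The only simple nilpotent representations are one-dimensional. Yet, by the classification of Le Bruyn and Procesi \cite{LBP} recalled in Section~\ref{sec:simple}, the set $\mathcal P$ consists of the dimension vectors of \emph{all} simple representations over $\mathbb C$ other than the $\alpha_i$ with $i\in I$, together with the multiples of the vectors $(1,\dots,1)$ on oriented cycles. The proof explains why a count of nilpotent representations sees these vectors.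

\subsection{Plan of the proof}
Both sides of Theorem~\ref{thm:main} are encoded as exponents of infinite products. Borcherds' denominator identity evaluates $\prod_{\mathbf d}(1-z^{\mathbf d})^{\dim\mathfrak g^{\mathrm{nil}}_Q[\mathbf d]}$ (Section~\ref{sec:denominator}). The product $\prod_{\mathbf d}(1-z^{\mathbf d})^{A^{\mathrm{nil}}_{\mathbf d}(0)}$ is the value at $q=0$ of a series $D_Q(z;q)$ that counts pairs of a nilpotent representation and a nilpotent endomorphism $\theta$ of it (Section~\ref{sec:pairs}); Section~\ref{sec:example} carries out this count by hand in the smallest case. In Section~\ref{sec:formula} we sort the pairs by the Jordan type of $\theta$ and express the result through the number of simple representations over $\mathbb F_p$, evaluated at $p=q^{-1}$. The loop-free vertices contribute terms with poles at $q=0$; Section~\ref{sec:psi} sums them and finds the Weyl group. Section~\ref{sec:limit} sets $q=0$. Section~\ref{sec:complements} contains three complements that the proof of Theorem~\ref{thm:main} does not use: a version for representations that are nilpotent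 along a set of arrows, the uniqueness of the generators of $\mathfrak g^{\mathrm{nil}}_Q$, and the Weyl symmetry of $A^{\mathrm{nil}}_{\mathbf d}(q)$.

\section{The denominator identity}\label{sec:denominator}

\subsection{The Weyl group}
The matrix $((\alpha_i,\alpha_j))_{i,j\in I}$ has diagonal entries $2$ and off-diagonal entries $\le0$, so it is a symmetric generalized Cartan matrix. Its Weyl group $W$ is generated by the reflections $s_i(\mu)=\mu-(\mu,\alpha_i)\alpha_i$ of $\mathbb Z^I$. We write $\ell(w)$ for the length and $\varepsilon(w)=(-1)^{\ell(w)}$, and we recall three standard facts \cite{KacBook}.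
\begin{enumerate}
\item[(W1)] $W$ is a Coxeter group: its defining relations are $s_i^2=1$, $(s_is_j)^2=1$ if $(\alpha_i,\alpha_j)=0$, and $(s_is_j)^3=1$ if $(\alpha_i,\alpha_j)=-1$.
\item[(W2)] Each real root $w\alpha_i$ lies in $\mathbb N^I$ (positive) or in $-\mathbb N^I$ (negative), and $\ell(ws_i)=\ell(w)+1$ if and only if $w\alpha_i$ is positive.
\item[(W3)] If $w=s_{i_1}\cdots s_{i_r}$ is reduced, the positive real roots $\alpha$ with $w^{-1}\alpha$ negative are the \emph{inversion roots} $s_{i_1}\cdots s_{i_{k-1}}\alpha_{i_k}$, $1\le k\le r$. Their sum is denoted by $\rho-w\rho$.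
\end{enumerate}

\begin{lemma}\label{lem:weyl}
Let $L\supseteq\mathbb Z^I$ be a lattice with an integral symmetric bilinear form extending $(\ ,\ )$. The formula for $s_i$ defines a faithful action of $W$ on $L$. For $\mu\in L$ and $w\in W$, the vector $w\mu-\mu\in\mathbb Z^I$ depends only on $w$ and the numbers $(\mu,\alpha_i)$, $i\in I$, and it lies in $\mathbb N^I$ if these numbers are $\le0$.
\end{lemma}

\begin{proof}
If $(\alpha_i,\alpha_j)\in\{0,-1\}$, the form is positive definite on the plane spanned by $\alpha_i,\alpha_j$. So $L\otimes\mathbb Q$ is the sum of this plane and its orthogonal complement, which $s_i$ and $s_j$ fix. Hence the relations (W1) hold on $L$, and the action is faithful because it is faithful on $\mathbb Z^I$. For the second claim, write $w=w's_i$ with $\ell(w)=\ell(w')+1$. Then $w\mu-\mu=(w'\mu-\mu)-(\mu,\alpha_i)\,w'\alpha_i$, where $w'\alpha_i$ is positive by (W2); now use induction on the length.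
\end{proof}

For $l=(l_i)\in\mathbb N^I$ choose $L$ and $\mu\in L$ with $(\mu,\alpha_i)=-l_i$ for all $i\in I$, and put
\begin{equation}\label{eq:Delta}
\Delta_l(z)=\sum_{w\in W}\varepsilon(w)\,z^{\rho-w\rho+w\mu-\mu}\in\mathbb Z[[z_i:i\in I]].
\end{equation}
By Lemma~\ref{lem:weyl} this depends only on $l$, and it is a power series because $\rho-w\rho$ is a sum of $\ell(w)$ positive roots. The exponent is $(\rho+\Lambda)-w(\rho+\Lambda)$ with $\Lambda=-\mu$, so $\Delta_l$ is the numerator in the Weyl--Kac character formula for the dominant weight with labels $l_i$. If $I=\{i\}$, then $W=\{1,s_i\}$ and $\Delta_l=1-z_i^{l+1}$.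

\subsection{Borcherds algebras}\label{sec:borcherds}
A symmetric real matrix $(c_{fg})_{f,g\in J}$ is a \emph{Borcherds--Cartan matrix} if $c_{fg}\le0$ for $f\ne g$ and $2c_{fg}/c_{ff}\in\mathbb Z$ whenever $c_{ff}>0$. An index $f$ is \emph{real} if $c_{ff}>0$ and \emph{imaginary} otherwise. Let $\mathfrak n_J$ be the Lie algebra with generators $e_f$ and relations $[e_f,e_g]=0$ if $c_{fg}=0$, and $(\operatorname{ad}e_f)^{1-2c_{fg}/c_{ff}}e_g=0$ if $f$ is real and $g\ne f$. It is graded by the lattice $\bigoplus_f\mathbb Z\widetilde\alpha_f$, which carries the form $(\widetilde\alpha_f,\widetilde\alpha_g)=c_{fg}$. For finite $J$, the algebra $\mathfrak n_J$ is the positive part of the Borcherds algebra of the matrix, and the denominator identity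
\begin{equation}\label{eq:borcherds}
\prod_{\alpha>0}(1-z^\alpha)^{\dim\mathfrak n_J[\alpha]}=\sum_w\varepsilon(w)\sum_\sigma(-1)^{|\sigma|}z^{\rho-w\rho+w(\sum_{f\in\sigma}\widetilde\alpha_f)}
\end{equation}
holds \cite{Borcherds}, \cite[\S11.13]{KacBook}. Here $w$ runs over the group generated by the reflections in the real simple roots, and $\sigma$ runs over the sets of imaginary indices with $c_{fg}=0$ for all $f\ne g$ in $\sigma$. Without imaginary indices, \eqref{eq:borcherds} is the Weyl--Kac denominator identity.

For $\mathbf f\in\mathcal P$, the inequalities \eqref{eq:ineq} give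
\begin{equation}\label{eq:negative}
(\mathbf f,\mathbf e)=\sum_ie_i(\mathbf f,\alpha_i)\le0\qquad\text{for all }\mathbf e\in\mathbb N^{Q_0}.
\end{equation}
So the matrix $((\mathbf f,\mathbf g))$ indexed by the generators of $\mathfrak g^{\mathrm{nil}}_Q$ is a Borcherds--Cartan matrix with real indices $\alpha_i$, $i\in I$, and imaginary indices $\mathcal P$. The index set may be infinite and the grading by dimension vectors is coarser than the grading by roots; the next proposition deals with both points. Call a finite set $\sigma\subset\mathcal P$ \emph{orthogonal} if $(\mathbf f,\mathbf g)=0$ for all $\mathbf f\neq\mathbf g$ in $\sigma$, and put $\mu_\sigma=\sum_{\mathbf f\in\sigma}\mathbf f$ and $l(\sigma)_i=-(\mu_\sigma,\alpha_i)\ge0$ for $i\in I$.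

\begin{proposition}\label{prop:denominator}
In $\mathbb Z[[z_i:i\in Q_0]]$,
\begin{equation}\label{eq:denominator}
\prod_{\mathbf d\ne0}(1-z^{\mathbf d})^{\dim\mathfrak g^{\mathrm{nil}}_Q[\mathbf d]}=\sum_{\sigma\text{ orthogonal}}(-1)^{|\sigma|}z^{\mu_\sigma}\Delta_{l(\sigma)}(z).
\end{equation}
\end{proposition}

\begin{proof}
Fix $\mathbf d_0$ and compare the coefficients in degrees $\le\mathbf d_0$. Let $J$ be the finite set $\{\alpha_i:i\in I\}\sqcup\{\mathbf f\in\mathcal P:\mathbf f\le\mathbf d_0\}$. The relations are homogeneous, and those of degree $\le\mathbf d_0$ involve only generators of degree $\le\mathbf d_0$. So $\mathfrak g_Q^{\mathrm{nil}}$ and $\mathfrak n_J$ agree in degrees $\le\mathbf d_0$. On the right side, $\Delta_{l(\sigma)}$ is a power series, so only sets $\sigma$ with $\mu_\sigma\le\mathbf d_0$ matter, and these lie in $J$. It remains to prove the identity for $J$. Apply to \eqref{eq:borcherds} the linear map $\pi\colon\widetilde\alpha_{\mathbf f}\mapsto\mathbf f$. It has finite fibers on nonnegative vectors because each $\mathbf f$ is nonzero. It is $W$-equivariant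 because it preserves the forms and both lattices carry the action of Lemma~\ref{lem:weyl}. Finally $\dim\mathfrak n_J[\mathbf d]=\sum_{\pi(\alpha)=\mathbf d}\dim\mathfrak n_J[\alpha]$. The exponent on the right becomes $\mu_\sigma+(\rho-w\rho+w\mu_\sigma-\mu_\sigma)$.
\end{proof}

\subsection{Reduction to a series in $q$}
For $F\in\mathbb Q(q)[[z]]$ without constant term, the plethystic exponential is $\operatorname{Exp}(F)=\exp\sum_{n\ge1}\frac1nF(q^n,z^n)$, where $z^n$ means that each variable is raised to the power $n$. Let $\mathcal O\subset\mathbb Q(q)$ be the local ring of rational functions regular at $q=0$, and put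
\[
D_Q(z;q)=\operatorname{Exp}\Big(\frac1{q-1}\sum_{\mathbf d\ne0}A^{\mathrm{nil}}_{\mathbf d}(q)z^{\mathbf d}\Big).
\]
Since $A^{\mathrm{nil}}_{\mathbf d}(q^n)/(q^n-1)$ lies in $\mathcal O$ with value $-A^{\mathrm{nil}}_{\mathbf d}(0)$ at $0$, the coefficients of $D_Q$ lie in $\mathcal O$ and
\begin{equation}\label{eq:product}
D_Q(z;0)=\exp\Big(-\sum_{\mathbf d}A^{\mathrm{nil}}_{\mathbf d}(0)\sum_{n\ge1}\frac{z^{n\mathbf d}}n\Big)=\prod_{\mathbf d\ne0}(1-z^{\mathbf d})^{A^{\mathrm{nil}}_{\mathbf d}(0)} .
\end{equation}
A product $\prod(1-z^{\mathbf d})^{b_{\mathbf d}}$ determines its exponents: the coefficient of $z^{\mathbf d}$ is $-b_{\mathbf d}$ plus a function of the $b_{\mathbf e}$ with $\mathbf e<\mathbf d$. \emph{So Theorem~\ref{thm:main} follows once $D_Q(z;0)$ is shown to equal the right side of \eqref{eq:denominator}.}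

\section{Counting pairs over a finite field}\label{sec:pairs}

The value $q=0$ is not the size of a field. We shall compute the coefficients of $D_Q$ as rational functions by counting over $\mathbb F_q$ and only then set $q=0$. Two facts make this possible. Rational functions that agree at all prime powers are equal. And a rational function $R$ with integer values at all prime powers is a polynomial: write $R=R_1+R_2$ with $R_1\in\frac1b\mathbb Z[q]$ and $R_2\to0$ at infinity; then $bR_2$ takes integer values tending to $0$, so it has infinitely many zeros. We also use throughout that, for a finite group $G$ acting on a finite set $X$, the sum of $1/|\operatorname{Stab}|$ over the orbits is $|X|/|G|$.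

\subsection{Nilpotent matrices}
Let $(x)_m=\prod_{k=1}^m(1-x^k)$, and for a vector $\mathbf m$ let $(x)_{\mathbf m}=\prod_i(x)_{m_i}$ and $GL_{\mathbf m}=\prod_iGL_{m_i}$. Then $|GL_m(\mathbb F_q)|=q^{m^2}(q^{-1})_m=q^{\binom m2}\prod_{k=1}^m(q^k-1)$. By the theorem of Fine and Herstein there are $q^{m^2-m}$ nilpotent $m\times m$ matrices over $\mathbb F_q$. Their number divided by $|GL_m(\mathbb F_q)|$ is
\[
\omega_m(q)=\frac{q^{\binom m2}}{\prod_{k=1}^m(q^k-1)}\in\mathcal O,\qquad \omega_0=1,\quad\omega_1(0)=-1,\quad\omega_m(0)=0\ \ (m\ge2).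
\]
Euler's expansions of $\prod_{k\ge0}(1-q^ky)$ and of its inverse read
\begin{equation}\label{eq:euler}
\sum_m\omega_m(q)y^m=\exp\sum_{n\ge1}\frac{y^n}{n(q^n-1)},\qquad\sum_m\frac{y^m}{(q)_m}=\exp\sum_{n\ge1}\frac{y^n}{n(1-q^n)} .
\end{equation}

\begin{lemma}\label{lem:nil}
Let $\Lambda\to\prod_j\operatorname{Mat}_{m_j}(\mathbb F_{q_j})$ be a surjection of finite rings whose kernel is a nilpotent ideal. Then the number of nilpotent elements of $\Lambda$ divided by $|\Lambda^\times|$ is $\prod_j\omega_{m_j}(q_j)$.
\end{lemma}

\begin{proof}
An element is nilpotent, or a unit, if and only if its image is. The order of the kernel cancels in the quotient.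
\end{proof}

\subsection{Galois descent}
Krull--Schmidt decompositions over $\mathbb F_q$ involve all indecomposables, while $A^{\mathrm{nil}}_{\mathbf d}$ counts the absolutely indecomposable ones over all the fields $\mathbb F_{q^n}$. The passage between the two is what the substitution $q\mapsto q^n$ in $\operatorname{Exp}$ encodes. Let $\mathbb F=\overline{\mathbb F}_q$. The Frobenius $\varphi\colon b\mapsto b^q$, applied to matrix entries, permutes the isomorphism classes of representations over $\mathbb F$. If $M$ is indecomposable over $\mathbb F_q$, then $\operatorname{End}M/\operatorname{rad}$ is a finite division ring, hence a field $\mathbb F_{q^r}$; we write $r=r(M)$.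

\begin{lemma}\label{lem:descent}
Let $M$ run over the isomorphism classes of indecomposable nilpotent (respectively, simple) representations over $\mathbb F_q$, and let $X_{\mathbf d}(q^n)$ be the number of classes of absolutely indecomposable nilpotent (respectively, absolutely simple) representations of dimension $\mathbf d$ over $\mathbb F_{q^n}$. For any function $\psi$ on prime powers,
\[
\sum_M\sum_{n\ge1}\frac{\psi(q^{nr(M)})}n\,z^{n\dim M}=\sum_{\mathbf d}\sum_{n\ge1}\frac{\psi(q^n)}n\,X_{\mathbf d}(q^n)\,z^{n\mathbf d}.
\]
\end{lemma}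

\begin{proof}
\emph{From indecomposables to orbits.} Let $M$ be any indecomposable over $\mathbb F_q$ and $r=r(M)$. In $\operatorname{End}(M\otimes\mathbb F)=\operatorname{End}(M)\otimes\mathbb F$ the ideal $\operatorname{rad}\otimes\,\mathbb F$ is nilpotent with quotient $\mathbb F_{q^r}\otimes\mathbb F\cong\mathbb F^r$. So $M\otimes\mathbb F$ is a sum of $r$ pairwise non-isomorphic indecomposables, one for each primitive idempotent of $\mathbb F^r$. The semilinear map $1\otimes\varphi$ of $M\otimes\mathbb F$ commutes with the arrows, so it carries a summand onto a summand isomorphic to its Frobenius twist, and it permutes the $r$ idempotents cyclically. Hence the summands form one $\varphi$-orbit of size $r$.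

\emph{This is a bijection onto the $\varphi$-orbits of indecomposables over $\mathbb F$.} If $M,M'$ give the same orbit, then $M\otimes K\cong M'\otimes K$ for a finite extension $K$. Restricting scalars gives $M^{[K:\mathbb F_q]}\cong M'^{[K:\mathbb F_q]}$, so $M\cong M'$ by Krull--Schmidt. If $L$ is indecomposable over $\mathbb F$, write $L=L_0\otimes_K\mathbb F$ with $K\subset\mathbb F$ finite. Then $L$ is a summand of $L_0\otimes_{\mathbb F_q}\mathbb F=\bigoplus_{\tau\colon K\to\mathbb F}L_0\otimes_{K,\tau}\mathbb F$, hence of $M\otimes\mathbb F$ for some indecomposable summand $M$ of $L_0$ viewed over $\mathbb F_q$.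

\emph{The two classes.} $M$ is nilpotent if and only if $M\otimes\mathbb F$ is, that is, if and only if the members of its orbit are. If $M$ is simple, the image of the path algebra in $\operatorname{End}_{\mathbb F_q}(M)$ is a matrix algebra over $\mathbb F_{q^r}$; its base change to $\mathbb F$ is a product of matrix algebras, so $M\otimes\mathbb F$ is semisimple and the members of the orbit are simple. Conversely, if they are simple and $0\ne N\subseteq M$, then $N\otimes\mathbb F$ is the sum of a nonempty $\varphi$-stable subset of the orbit, so $N=M$.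

\emph{Counting.} Let $o_{\mathbf d,r}$ be the number of orbits of size $r$ and dimension $\mathbf d$ in the class considered; they correspond to the $M$ with $r(M)=r$ and $\dim M=r\mathbf d$. The bijection for the field $\mathbb F_{q^n}$ shows that $X_{\mathbf d}(q^n)$ counts the classes fixed by $\varphi^n$, so $X_{\mathbf d}(q^n)=\sum_{r\mid n}r\,o_{\mathbf d,r}$. The left side of the claim is $\sum_{\mathbf d,r,n}o_{\mathbf d,r}\,\psi(q^{nr})z^{nr\mathbf d}/n$; collect the terms with the same product $nr$.
\end{proof}

\begin{proposition}\label{prop:pairs}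
For each prime power $q$, the coefficient of $z^{\mathbf d}$ in $D_Q$ is $1/|GL_{\mathbf d}(\mathbb F_q)|$ times the number of pairs $(x,\theta)$, where $x$ is a nilpotent representation on $\mathbb F_q^{\mathbf d}$ and $\theta$ is a nilpotent endomorphism of $x$.
\end{proposition}

\begin{proof}
Summing over $x$ first, the generating series of these numbers is $\sum_Mz^{\dim M}\,\#\{\theta\}/|\operatorname{Aut}M|$ over the classes of nilpotent representations. Write $M=\bigoplus_jM_j^{m_j}$ with distinct indecomposables $M_j$. Then $\operatorname{End}M/\operatorname{rad}=\prod_j\operatorname{Mat}_{m_j}(\mathbb F_{q^{r(M_j)}})$, and Lemma~\ref{lem:nil} shows that the series is $\prod_{M}\sum_m\omega_m(q^{r(M)})z^{m\dim M}$, now over indecomposable $M$. By \eqref{eq:euler} its logarithm is the left side of Lemma~\ref{lem:descent} for $\psi(q)=1/(q-1)$, and the right side is $\log D_Q$.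
\end{proof}

\subsection{One vertex, degree two}\label{sec:example}
Let $Q$ have one vertex and $g\ge0$ loops. The right side of \eqref{eq:denominator} is $1-z$ for $g=0$, it is $\prod_{k\ge1}(1-z^k)$ for $g=1$, and it is $1-z-z^2-\cdots$ for $g\ge2$. The coefficient of $z^2$ is therefore $0,-1,-1$ in the three cases; for $g\ge1$ it comes from $\sigma=\{2\}$. We compute the coefficient of $z^2$ in $D_Q$ from Proposition~\ref{prop:pairs}, sorting the pairs by the Jordan type of $\theta$.

If $\theta=0$, then $x$ is any nilpotent representation on $\mathbb F_q^2$. A nonzero one maps $\mathbb F_q^2$ onto a line and kills that line, so there are $1+(q+1)(q^g-1)$ of them, while $|GL_2|=q(q-1)^2(q+1)$. If $\theta\ne0$, all such $\theta$ are conjugate, the centralizer $\mathbb F_q[\theta]$ has $q(q-1)$ units, and each $x_a$ lies in $\mathbb F_q\theta$. The two contributions and their behavior at $q=0$ are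
\[
\begin{array}{l|c|ccc}
&\text{contribution}&g=0&g=1&g\ge2\\ \hline
\theta=0&\dfrac{q^g+q^{g-1}-1}{(q-1)^2(q+1)}&\text{pole}&0&-1\\[3mm]
\theta\ne0&\dfrac{q^{g-1}}{q-1}&\text{pole}&-1&0
\end{array}
\]
For $g=0$ the sum is $\omega_2(q)$, which vanishes at $0$. All three predictions hold, for three different reasons, and these are the three mechanisms of the proof. For $g\ge2$ the term $-1$ comes from $\theta=0$; we shall trace it to the leading term of the number of two-dimensional simple representations. For $g=1$ there is no simple representation of dimension $2$ over $\mathbb C$, and the term comes from the one-dimensional simples through a Jordan block of size $2$; this is how the multiples of a cycle enter $\mathcal P$. For $g=0$ the strata cannot be evaluated one at a time; loop-free vertices have to be summed out first.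

\section{A formula for $D_Q$}\label{sec:formula}

\subsection{Sorting by Jordan type}
A \emph{$t$-module} is a finite-dimensional $\mathbb F_q[t]$-module on which $t$ is nilpotent, and $|V|=\dim V$. For a partition $\eta=(\eta_1\ge\eta_2\ge\cdots)$ let $X_\eta$ be the $t$-module with $\eta_k$ Jordan blocks of size $\ge k$. Then $|X_\eta|=|\eta|$, and every $t$-module is isomorphic to exactly one $X_\eta$. Blocks of sizes $b,b'$ have a Hom space of dimension $\min(b,b')=\#\{k:k\le b,\ k\le b'\}$, so $\dim\operatorname{Hom}(X_\eta,X_{\eta'})=\sum_k\eta_k\eta'_k$.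

For fixed $\theta$, a representation commuting with $\theta$ is a family of maps of $t$-modules. To test it for nilpotency we pass to the multiplicity spaces of the Jordan blocks,
\[
V^{(k)}=(\ker t\cap t^{k-1}V)/(\ker t\cap t^kV)\qquad(k\ge1).
\]
These are additive functors. A block of size $b$ has $\ker t\subseteq t^{k-1}V$ exactly when $k\le b$, so $\dim V^{(k)}$ is the number of blocks of size $k$.

\begin{lemma}\label{lem:functors}
The map $\operatorname{Hom}(V,V')\to\prod_k\operatorname{Hom}_{\mathbb F_q}(V^{(k)},V'^{(k)})$ is surjective, and for $V=V'$ its kernel is a nilpotent ideal. In particular $|\operatorname{Aut}X_\eta|=\prod_kq^{\eta_k^2-m_k^2}|GL_{m_k}|=\prod_kq^{\eta_k^2}(q^{-1})_{m_k}$ with $m_k=\eta_k-\eta_{k+1}$.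
\end{lemma}

\begin{proof}
Write $V=\bigoplus_kU_k\otimes\mathbb F_q[t]/(t^k)$, and likewise for $V'$. The map $u\mapsto u\otimes t^{k-1}$ identifies $U_k$ with $V^{(k)}$, and a family $(\xi_k)$ is induced by $\bigoplus_k\xi_k\otimes1$. Let $f$ be in the kernel for $V=V'$. It maps $\ker t\cap t^{k-1}V$ into $\ker t\cap t^kV$, so it is nilpotent on $\ker t$. If $f$ were not nilpotent, then $f^mV$ for large $m$ would be a nonzero submodule on which $f$ is bijective, and $f^mV\cap\ker t$ would be a nonzero subspace on which $f$ is both injective and nilpotent. So the kernel consists of nilpotent elements; such an ideal lies in the Jacobson radical, which is nilpotent. The kernel has dimension $\sum_k(\eta_k^2-m_k^2)$ for $V=X_\eta$.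
\end{proof}

Let $h_{\mathbf m}(q)$ be the number of nilpotent representations on $\mathbb F_q^{\mathbf m}$ divided by $|GL_{\mathbf m}(\mathbb F_q)|$.

\begin{proposition}\label{prop:strata}
With the sum over all sequences $\lambda_1\ge\lambda_2\ge\cdots$ in $\mathbb N^{Q_0}$ that are eventually $0$, and $\mathbf m_k=\lambda_k-\lambda_{k+1}$,
\[
D_Q=\sum_\lambda\prod_{k\ge1}z^{\lambda_k}\,q^{-\langle\lambda_k,\lambda_k\rangle}\,q^{\langle\mathbf m_k,\mathbf m_k\rangle}h_{\mathbf m_k}(q).
\]
\end{proposition}

\begin{proof}
In Proposition~\ref{prop:pairs} sum over $\theta$ first. The classes of $\theta=(\theta_i)$ are the tuples of $t$-modules $V_i=X_{\lambda^i}$, where $\lambda^i=(\lambda^i_1\ge\lambda_2^i\ge\cdots)$, and each contributes $z^{\sum_k\lambda_k}$ times the number of nilpotent $x\in\prod_{a\colon i\to j}\operatorname{Hom}(V_i,V_j)$ divided by $\prod_i|\operatorname{Aut}V_i|$. Such an $x$ induces representations $x^{(k)}$ of dimension $\mathbf m_k$ on the spaces $V_i^{(k)}$. If $x$ is nilpotent, so are the $x^{(k)}$. Conversely, if the $x^{(k)}$ are nilpotent, all long paths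 act on $V=\bigoplus_iV_i$ by elements of the nilpotent ideal of Lemma~\ref{lem:functors}, so all still longer paths act by zero. By surjectivity in that lemma, the number of $x$ is
\[
\prod_k h_{\mathbf m_k}\,|GL_{\mathbf m_k}|\;q^{\sum_{a\colon i\to j}(\lambda^i_k\lambda^j_k-m^i_km^j_k)} .
\]
Divide by $\prod_i|\operatorname{Aut}V_i|=\prod_k|GL_{\mathbf m_k}|\,q^{\sum_i((\lambda_k^i)^2-(m_k^i)^2)}$.
\end{proof}

For a quiver $Q'$ without oriented cycles all representations are nilpotent, and the first sentence of this proof gives
\begin{equation}\label{eq:acyclic}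
D_{Q'}=\operatorname{Exp}\Big(\frac1{q-1}\sum_{\mathbf d}A_{\mathbf d}(q)z^{\mathbf d}\Big)=\sum_{(V_i)}\frac{\prod_{a\colon i\to j}|\operatorname{Hom}(V_i,V_j)|}{\prod_i|\operatorname{Aut}V_i|}\prod_iz_i^{|V_i|},
\end{equation}
the sum being over tuples of isomorphism classes of $t$-modules. By Kac's theorem the coefficients lie in $\mathcal O$.

\subsection{Reciprocity between nilpotent and semisimple representations}
We need the order of vanishing and the leading coefficient of $h_{\mathbf m}$ at $q=0$. Point counts give asymptotics as the field grows, not as $q\to0$. The next proposition exchanges the two regimes. The tool is a cancellation over the semisimple quotients of a representation, applied once to nilpotent and once to all representations. Let $S_{\mathbf d}(p)$ be the number of classes of absolutely simple representations of $Q$ of dimension $\mathbf d$ over $\mathbb F_p$, for $p$ a prime power.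

\begin{proposition}\label{prop:reciprocity}
The functions $h_{\mathbf m}$ are rational and the $S_{\mathbf d}$ are polynomials. Define $g_{\mathbf m}\in\mathbb Q(p)$ by
\[
\sum_{\mathbf m}g_{\mathbf m}(p)z^{\mathbf m}=\operatorname{Exp}\Big(\frac1{1-p}\sum_{\mathbf d}S_{\mathbf d}(p)z^{\mathbf d}\Big),
\]
with $\operatorname{Exp}$ taken in the variables $p,z$. Then $q^{\langle\mathbf m,\mathbf m\rangle}h_{\mathbf m}(q)=g_{\mathbf m}(q^{-1})$.
\end{proposition}

\begin{proof}
\emph{The cancellation.} For a semisimple representation $T=\bigoplus_jT_j^{m_j}$ over $\mathbb F_q$ with distinct simples $T_j$ and $q_j=|\operatorname{End}T_j|$, put $\chi(T)=\prod_j(-1)^{m_j}q_j^{\binom{m_j}2}$. Then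
\begin{equation}\label{eq:chi}
\frac{\chi(T)}{|\operatorname{Aut}T|}=\prod_j\frac{(-1)^{m_j}}{\prod_{k=1}^{m_j}(q_j^k-1)}=\prod_j\frac1{(q_j)_{m_j}} .
\end{equation}
Let $M\neq0$ have top $M/\operatorname{rad}M=\bigoplus_jT_j^{b_j}$. The subrepresentations $L$ with $M/L$ semisimple are those containing $\operatorname{rad}M$, so they correspond to families of subspaces of $\mathbb F_{q_j}^{b_j}$. The $q$-binomial theorem gives
\begin{equation}\label{eq:cancel}
\sum_{L\subseteq M,\ M/L\text{ semisimple}}\chi(M/L)=\prod_j\sum_m(-1)^mq_j^{\binom m2}\binom{b_j}m_{q_j}=\prod_j\prod_{k=0}^{b_j-1}(1-q_j^k)=0,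
\end{equation}
since some $b_j\ge1$ supplies the factor $1-q_j^0$. To sum this over $M$ we use Riedtmann's formula: for fixed $L_0$ and $T$,
\[
\sum_M\frac{\#\{L\subseteq M:L\cong L_0,\ M/L\cong T\}}{|\operatorname{Aut}M|}=\frac{|\operatorname{Ext}^1(T,L_0)|}{|\operatorname{Hom}(T,L_0)|\,|\operatorname{Aut}T|\,|\operatorname{Aut}L_0|}=\frac{q^{-\langle\dim T,\dim L_0\rangle}}{|\operatorname{Aut}T|\,|\operatorname{Aut}L_0|}.
\]
The second equality holds because $\operatorname{Hom}$ and $\operatorname{Ext}^1$ are the kernel and cokernel of a linear map $\bigoplus_i\operatorname{Hom}(T_i,L_{0,i})\to\bigoplus_{a\colon i\to j}\operatorname{Hom}(T_i,L_{0,j})$.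

\emph{Nilpotent representations.} They are closed under subobjects, quotients and extensions. There is one semisimple nilpotent representation of each dimension $\mathbf e$, with all arrows zero, and for it \eqref{eq:chi} equals $1/(q)_{\mathbf e}$. Summing \eqref{eq:cancel} with weight $1/|\operatorname{Aut}M|$ over nilpotent $M$ of dimension $\mathbf d$ gives
\begin{equation}\label{eq:rec-h}
\sum_{\mathbf e+\mathbf m=\mathbf d}q^{-\langle\mathbf e,\mathbf m\rangle}\frac{h_{\mathbf m}(q)}{(q)_{\mathbf e}}=\delta_{\mathbf d,0}.
\end{equation}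
The term $\mathbf e=0$ is $h_{\mathbf d}$, so by induction $h_{\mathbf d}$ is a rational function.

\emph{All representations over $\mathbb F_p$.} Now the subobjects are easy to count and the semisimple quotients are the unknown. The number of all representations on $\mathbb F_p^{\mathbf e}$ divided by $|GL_{\mathbf e}|$ is $r_{\mathbf e}=p^{-\langle\mathbf e,\mathbf e\rangle}/(p^{-1})_{\mathbf e}$. Let $g'_{\mathbf m}(p)$ be the sum of $\chi(T)/|\operatorname{Aut}T|$ over semisimple $T$ of dimension $\mathbf m$. Summing \eqref{eq:cancel} over all $M$ of dimension $\mathbf d$ gives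
\begin{equation}\label{eq:rec-g}
\sum_{\mathbf m+\mathbf e=\mathbf d}p^{-\langle\mathbf m,\mathbf e\rangle}g'_{\mathbf m}\,r_{\mathbf e}=\delta_{\mathbf d,0}.
\end{equation}
As $r_0=1$, this recursion determines $g'_{\mathbf m}$ as a rational function without poles at prime powers. By \eqref{eq:chi}, the second identity in \eqref{eq:euler} and Lemma~\ref{lem:descent} with $\psi(p)=1/(1-p)$,
\[
\log\sum_{\mathbf m}g'_{\mathbf m}z^{\mathbf m}=\sum_{T\text{ simple}}\log\sum_m\frac{z^{m\dim T}}{(p^{r(T)})_m}=\sum_{\mathbf d}\sum_{n\ge1}\frac{S_{\mathbf d}(p^n)z^{n\mathbf d}}{n(1-p^n)}.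
\]
The coefficient of $z^{\mathbf d}$ expresses $S_{\mathbf d}(p)/(1-p)$ through a rational function and the $S_{\mathbf d/n}(p^n)$, $n\ge2$. By induction $S_{\mathbf d}$ is a rational function with integer values at prime powers, hence a polynomial, and $g'_{\mathbf m}=g_{\mathbf m}$.

\emph{Comparison.} Substitute $q=p^{-1}$ in \eqref{eq:rec-h}, put $G_{\mathbf m}=p^{-\langle\mathbf m,\mathbf m\rangle}h_{\mathbf m}(p^{-1})$, and use $1/(p^{-1})_{\mathbf e}=p^{\langle\mathbf e,\mathbf e\rangle}r_{\mathbf e}$. The terms become $p^{\langle\mathbf e,\mathbf m\rangle+\langle\mathbf e,\mathbf e\rangle+\langle\mathbf m,\mathbf m\rangle}G_{\mathbf m}r_{\mathbf e}$, and the exponent equals $\langle\mathbf d,\mathbf d\rangle-\langle\mathbf m,\mathbf e\rangle$. Dividing by $p^{\langle\mathbf d,\mathbf d\rangle}$ gives \eqref{eq:rec-g} with $G$ in place of $g'$. Hence $G_{\mathbf m}=g_{\mathbf m}(p)$.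
\end{proof}

Propositions~\ref{prop:strata} and~\ref{prop:reciprocity} give an identity of series with coefficients in $\mathbb Q(q)$:
\begin{equation}\label{eq:formula}
D_Q=\sum_\lambda\prod_{k\ge1}z^{\lambda_k}\,q^{-\langle\lambda_k,\lambda_k\rangle}\,g_{\lambda_k-\lambda_{k+1}}(q^{-1}).
\end{equation}
The behavior at $q=0$ is now governed by the leading terms of the $S_{\mathbf d}(p)$, and these come from a dimension count.

\begin{lemma}\label{lem:leading}
If $Q$ has a simple representation of dimension $\mathbf d$ over $\mathbb C$, then $S_{\mathbf d}$ is monic of degree $1-\langle\mathbf d,\mathbf d\rangle$. Otherwise $S_{\mathbf d}=0$.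
\end{lemma}

\begin{proof}
Let $\operatorname{Rep}_{\mathbf d}=\mathbb A^b_{\mathbb Z}$ with $b=\sum_{a\colon i\to j}d_id_j$, and let $U$ be the set of points whose representation is simple over the algebraic closure of the residue field. The complement of $U$ is the union, over $0<\mathbf e<\mathbf d$, of the images of the closed subschemes $\{(x,(L_i)):x_aL_i\subseteq L_j\}$ of $\operatorname{Rep}_{\mathbf d}\times\prod_i\operatorname{Gr}(e_i,d_i)$ under the proper projection to $\operatorname{Rep}_{\mathbf d}$. So $U$ is open. The points of $U(\mathbb F_p)$ have stabilizer $\mathbb F_p^\times$, hence $S_{\mathbf d}(p)=(p-1)|U(\mathbb F_p)|/|GL_{\mathbf d}(\mathbb F_p)|$.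

If $U\ne\emptyset$, it contains the generic point of $\mathbb A^b_{\mathbb Z}$, so $U_{\mathbb Q}$ is a nonempty open subset of $\mathbb A^b_{\mathbb Q}$ and has a complex point. This gives the second claim. If there is a simple representation over $\mathbb C$, the complement of $U$ lies in $\{f=0\}$ for some nonzero $f\in\mathbb Z[x_1,\dots,x_b]$. Choose a prime that does not divide all coefficients of $f$, and let $p$ run over its powers. Then $f$ has at most $\deg f\cdot p^{b-1}$ zeros over $\mathbb F_p$, so $|U(\mathbb F_p)|\sim p^b$ and $S_{\mathbf d}(p)\sim p^{1+b-\sum_id_i^2}=p^{1-\langle\mathbf d,\mathbf d\rangle}$ as $p\to\infty$. Since $S_{\mathbf d}$ is a polynomial, the claim follows.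
\end{proof}

\subsection{Dimension vectors of simple representations}\label{sec:simple}
Let $\Sigma$ be the set of dimension vectors of simple representations over $\mathbb C$ other than the $\alpha_i$, $i\in I$. An \emph{oriented cycle} includes the case of one vertex with one loop. For a full subquiver $C$ of $Q$ that is an oriented cycle, let $\delta_C$ be $1$ on $C$ and $0$ elsewhere. By \cite{LBP}, $\mathbf d\in\Sigma$ if and only if either
\begin{enumerate}
\item[(a)] $\operatorname{supp}\mathbf d$ is an oriented cycle $C$ and $\mathbf d=\delta_C$, or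
\item[(b)] $\operatorname{supp}\mathbf d$ is strongly connected, neither an oriented cycle nor a loop-free vertex, and the inequalities \eqref{eq:ineq} hold for $i\in\operatorname{supp}\mathbf d$.
\end{enumerate}
For $i\notin\operatorname{supp}\mathbf d$ the inequalities are automatic, because $d_i=0$. For $\beta\in\Sigma$ put $e(\beta)=-\langle\beta,\beta\rangle$.

\begin{lemma}\label{lem:pieces}
We have $\Sigma\subseteq\mathcal P$ and $e(\beta)\ge0$ for $\beta\in\Sigma$, with equality if and only if $\beta=\delta_C$ for some $C$. The map $(\beta,k)\mapsto k\beta$ is a bijection onto $\mathcal P$ from the set of pairs with $\beta\in\Sigma$, $k\ge1$, and $k=1$ unless $e(\beta)=0$.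
\end{lemma}

\begin{proof}
If $\operatorname{supp}\mathbf d$ is an oriented cycle $C$, the inequalities at the vertices of $C$ say $d_j\le d_i$ and $d_i\le d_j$ for each arrow $i\to j$ of $C$, that is, $\mathbf d=k\delta_C$. If it is a loop-free vertex, they fail. So $\mathcal P=\Sigma\sqcup\{k\delta_C:k\ge2\}$. Next, $e(\beta)=-\sum_i\beta_i\langle\beta,\alpha_i\rangle\ge0$, and $e(\delta_C)=0$ because $C$ has as many arrows as vertices. Suppose $e(\beta)=0$. Then $\beta_i=\sum_{a\colon j\to i}\beta_j$ for all $i$ in the support, so $\beta_i\ge\beta_j$ along every arrow $j\to i$ of the support. By strong connectedness $\beta$ is constant on the support, and then every vertex of the support receives exactly one arrow from the support. Every vertex also emits at least one such arrow (by strong connectedness, or by the loop if there is only one vertex), hence exactly one by counting arrows. A strongly connected quiver of this kind is an oriented cycle, and $\beta=\delta_C$ by (a). The bijection follows: over a support that is a cycle $C$ the pairs are the $(\delta_C,k)$, and over any other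 support they are the $(\beta,1)$.
\end{proof}

\section{Summing out the loop-free vertices}\label{sec:psi}

In \eqref{eq:formula} the simple representations at loop-free vertices produce poles at $q=0$, as in the case $g=0$ of Section~\ref{sec:example}. We collect their whole contribution in one series. The other simples will enter it only through a family of partitions $\eta=(\eta^i)_{i\in I}$. With the sum over all sequences $R_1\ge R_2\ge\cdots$ in $\mathbb N^I$ that are eventually $0$, define
\begin{equation}\label{eq:psi}
\Psi_\eta(z;q)=\sum_R\prod_{k\ge1}z^{R_k}\,\frac{q^{-\langle R_k,R_k\rangle+\sum_{i}\eta^i_kR^i_k}}{(q^{-1})_{R_k-R_{k+1}}} .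
\end{equation}

\begin{proposition}\label{prop:psi}
The coefficients of $\Psi_\eta$ lie in $\mathcal O$, and $\Psi_\eta(z;0)=\Delta_l(z)$ with $l_i=|\eta^i|$.
\end{proposition}

The series depends only on the quadratic form $\langle R,R\rangle$ on $\mathbb Z^I$, which does not change when arrows are reversed. Let $Q_I$ be the full subquiver on $I$, reoriented so that it has no oriented cycle; this is possible because there are no loops (order the vertices and let the arrows increase). By Lemma~\ref{lem:functors}, with $V_i=X_{R^i}$,
\begin{equation}\label{eq:psi-modules}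
\Psi_\eta=\sum_{(V_i)_{i\in I}}\frac{\prod_{a\colon i\to j\text{ in }Q_I}|\operatorname{Hom}(V_i,V_j)|\;\prod_i|\operatorname{Hom}(V_i,X_{\eta^i})|}{\prod_i|\operatorname{Aut}V_i|}\prod_iz_i^{|V_i|}.
\end{equation}
This is the sum \eqref{eq:acyclic} for a larger quiver, with the modules at the new vertices frozen. When $t$ acts by zero on all $X_{\eta^i}$, the freezing can be achieved by extracting one coefficient, and Hausel's theorem gives the value at $q=0$ (Section~\ref{sec:evaluation}). For general $\eta$, a coefficient of \eqref{eq:acyclic} fixes the dimension of a module, not its Jordan type. We therefore attach legs to the quiver, which yields as many regular linear combinations of the $\Psi_\eta$ as there are $\eta$, and we invert the resulting linear system over $\mathcal O$.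

\subsection{Chains and flags}
The first step evaluates the sum along a leg. For $l\ge1$ and a $t$-module $X=U_1$ put
\[
\operatorname{Ch}_X(y_2,\dots,y_l)=\sum_{(U_2,\dots,U_l)}\prod_{s=2}^l\frac{|\operatorname{Hom}(U_s,U_{s-1})|}{|\operatorname{Aut}U_s|}y_s^{|U_s|},\qquad
\operatorname{Fl}_X(y_2,\dots,y_l)=\sum_{X\supseteq Y_2\supseteq\dots\supseteq Y_l}\prod_{s=2}^ly_s^{|Y_s|},
\]
the first sum over classes of $t$-modules, the second over chains of submodules of $X$.

\begin{lemma}\label{lem:chains}
There is a series $\epsilon_l\in\mathcal O[[y_2,\dots,y_l]]$ with constant term $1$, independent of $X$, such that $\operatorname{Ch}_X=\epsilon_l\operatorname{Fl}_X$. Moreover $\epsilon_2=\operatorname{Exp}(y_2/(q-1))$.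
\end{lemma}

\begin{proof}
For $l=1$ both sides are $1$. For $l\ge2$, summing over $U_3,\dots,U_l$ first and using induction gives $\operatorname{Ch}_X=\epsilon_{l-1}(y_3,\dots,y_l)\cdot Z$ with
\[
Z=\sum_U\frac{|\operatorname{Hom}(U,X)|}{|\operatorname{Aut}U|}\,y_2^{|U|}\operatorname{Fl}_U(y_3,\dots,y_l).
\]
The series $Z$ counts, with weight $\prod_sy_s^{\dim U_s}/|GL_u|$, the triples $(\theta,f,U_\bullet)$ where $\theta$ is a nilpotent endomorphism of $\mathbb F_q^u$, $f\colon(\mathbb F_q^u,\theta)\to X$ is a module map, and $\mathbb F_q^u=U_2\supseteq U_3\supseteq\dots\supseteq U_l$ are $\theta$-stable subspaces. Let $Y_s=f(U_s)$, a chain of submodules of $X$, let $K_s=U_s\cap\ker f$ and $\kappa_s=\dim K_s$; write $Y=Y_2$, $K=K_2$. We compute the contribution of fixed $Y_\bullet$ and fixed $\kappa_2\ge\dots\ge\kappa_l\ge\kappa_{l+1}=0$.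

Forget $\theta$ and consider the linear data $(f,U_\bullet)$ with these invariants. Lift $Y_l$ to $U_l$, extend the lift to $Y_{l-1}\to U_{l-1}$, and so on. This gives a splitting $\mathbb F_q^u=K\oplus Y$ with $U_s=K_s\oplus Y_s$ for all $s$ and $f$ the projection. Such data exist for every $\kappa$, and $GL_u$ permutes them transitively. Let $\Lambda$ be the algebra of endomorphisms of $K$ preserving $K_\bullet$, and let $\Xi$ be the space of linear maps $\xi\colon Y\to K$ with $\xi(Y_s)\subseteq K_s$. The stabilizer and the admissible $\theta$ are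
\[
\begin{pmatrix}\gamma&\xi\\0&1\end{pmatrix}\ \ (\gamma\in\Lambda^\times,\ \xi\in\Xi),\qquad
\begin{pmatrix}\theta_K&\xi\\0&t|_Y\end{pmatrix}\ \ (\theta_K\in\Lambda\text{ nilpotent},\ \xi\in\Xi);
\]
the lower right block is forced by $f\theta=tf$, and it preserves $Y_\bullet$ because the $Y_s$ are submodules. The factor $|\Xi|$, the only one that depends on $Y_\bullet$, cancels. By Lemma~\ref{lem:nil} the contribution is $\prod_{s=2}^l\omega_{\kappa_s-\kappa_{s+1}}(q)\,y_s^{\kappa_s+|Y_s|}$. Hence $Z=\operatorname{Fl}_X\cdot\sum_\kappa\prod_{s=2}^l\omega_{\kappa_s-\kappa_{s+1}}y_s^{\kappa_s}$. For $l=2$ the last factor is $\sum_\kappa\omega_\kappa y_2^\kappa$, which \eqref{eq:euler} evaluates.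
\end{proof}

For partitions $\nu,\eta$ of $l$ let $\phi_\nu(\eta)$ be the number of chains of submodules $X_\eta=Y_1\supseteq Y_2\supseteq\dots\supseteq Y_{l+1}=0$ with $|Y_s/Y_{s+1}|=\nu_s$; we call such chains, also for subspaces, \emph{flags of type $\nu$}. Let $a_\eta=|\operatorname{Aut}X_\eta|$.

\begin{lemma}\label{lem:flags}
$\phi_\nu(\eta)$ is a polynomial in $q$ with integer coefficients and constant term $1$.
\end{lemma}

\begin{proof}
The number of submodules of $X_\eta$ with given isomorphism types of submodule and quotient is a Hall polynomial, which lies in $\mathbb Z[q]$ \cite{Macdonald}, and $\phi_\nu(\eta)$ is a sum of products of these. Let $q=p$ be prime. A subspace is stable under $t$ if and only if it is fixed by $1+t$, which has order a power of $p$. So $\phi_\nu(\eta)(p)$ is the number of fixed points of a $p$-group on the set of all flags of type $\nu$ in $\mathbb F_p^l$, and it is congruent modulo $p$ to the number $(p)_l/\prod_s(p)_{\nu_s}\equiv1$ of all such flags. Thus $\phi_\nu(\eta)(0)\equiv\phi_\nu(\eta)(p)\equiv1\pmod p$ for every prime $p$.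
\end{proof}

\begin{example}\label{ex:onevertex}
If $I=\{i\}$, then $\Psi_\eta=\operatorname{Ch}_{X_\eta}(z_i)=\operatorname{Exp}(z_i/(q-1))\sum_{u=0}^{l}\operatorname{Sub}_u z_i^u$, where $\operatorname{Sub}_u$ is the number of $u$-dimensional submodules of $X_\eta$ and $l=|\eta|$. The proof of Lemma~\ref{lem:flags} gives $\operatorname{Sub}_u(0)=1$. So $\Psi_\eta(z;0)=(1-z_i)(1+z_i+\dots+z_i^l)=1-z_i^{l+1}=\Delta_l$. The Jordan type of $X_\eta$ has disappeared because every submodule count is $1$ at $q=0$.
\end{example}

\subsection{The Gram matrix}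
For partitions $\nu,\nu'$ of $l$ put $G_{\nu\nu'}=\sum_{\eta}\phi_\nu(\eta)\phi_{\nu'}(\eta)/a_\eta$, the sum over partitions of $l$. The individual terms have poles at $q=0$ in general; the sum does not.

\begin{lemma}\label{lem:gram}
The matrix $G$ has entries in $\mathcal O$ and is invertible over $\mathcal O$.
\end{lemma}

\begin{proof}
$G_{\nu\nu'}$ is $1/|GL_l|$ times the number of triples $(\theta,F_\bullet,F'_\bullet)$ of a nilpotent $\theta$ on $\mathbb F_q^l$ and two $\theta$-stable flags of types $\nu,\nu'$. We sum over the pair of flags first. Given the pair, choose a complement $W_{st}$ of $F_{s+1}\cap F'_t+F_s\cap F'_{t+1}$ in $F_s\cap F'_t$. By descending induction on $b+c$, the $W_{st}$ with $s\ge b$, $t\ge c$ span $F_b\cap F'_c$. With $d_{st}=\dim F_s\cap F'_t$ we have $n_{st}:=\dim W_{st}=d_{st}-d_{s+1,t}-d_{s,t+1}+d_{s+1,t+1}$, and the sum over $s\ge b$, $t\ge c$ telescopes to $d_{bc}$. So the sums are direct: $\mathbb F_q^l=\bigoplus_{s,t}W_{st}$, $F_b=\bigoplus_{s\ge b}W_{st}$, $F'_c=\bigoplus_{t\ge c}W_{st}$. Hence the $GL_l$-orbits of pairs of flags correspond to the matrices $(n_{st})$ over $\mathbb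 N$ with row sums $\nu$ and column sums $\nu'$.

The algebra of endomorphisms preserving both flags is the sum of the $\operatorname{Hom}(W_{st},W_{s't'})$ with $s'\ge s$, $t'\ge t$. The summands with $(s',t')\ne(s,t)$ increase $s+t$, so they form a nilpotent ideal with quotient $\prod\operatorname{End}(W_{st})$. The stabilizer of the pair is the unit group of this algebra, and the admissible $\theta$ are its nilpotent elements. Lemma~\ref{lem:nil} gives $G_{\nu\nu'}=\sum_{(n_{st})}\prod_{s,t}\omega_{n_{st}}(q)\in\mathcal O$. At $q=0$ only matrices with entries $0,1$ survive, each with value $(-1)^l$. Their number is the coefficient of the monomial symmetric function $m_{\nu'}$ in the product of elementary symmetric functions $e_\nu=e_{\nu_1}e_{\nu_2}\cdots$: row $s$ records the $\nu_s$ variables chosen from the factor $e_{\nu_s}$. Both families are $\mathbb Z$-bases of the symmetric functions of degree $l$ \cite{Macdonald}, so $\det G(0)=\pm1$ and $\det G$ is a unit of $\mathcal O$.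
\end{proof}

For $l=2$, order both index sets as $(2),(1,1)$; here $X_{(2)}$ has $t=0$ and $X_{(1,1)}$ is one Jordan block. With $\Phi=(\phi_\nu(\eta))_{\nu,\eta}$,
\[
\Phi=\begin{pmatrix}1&1\\q+1&1\end{pmatrix},\qquad a_{(2)}=q(q-1)^2(q+1),\quad a_{(1,1)}=q(q-1),\qquad G=\begin{pmatrix}\omega_2&\omega_1^2\\ \omega_1^2&2\omega_1^2\end{pmatrix},
\]
so $\Phi(0)$ is singular while $G(0)=\begin{pmatrix}0&1\\1&2\end{pmatrix}$ is unimodular.

\subsection{Independence of the Jordan type}

\begin{lemma}\label{lem:independence}
The coefficients of $\Psi_\eta$ lie in $\mathcal O$, and $\Psi_\eta(z;0)$ depends only on the numbers $|\eta^i|$.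
\end{lemma}

\begin{proof}
Fix $l\in\mathbb N^I$; below $\nu,\eta$ run over families of partitions with $|\nu^i|=|\eta^i|=l_i$. Let $\widehat Q$ be obtained from $Q_I$ by attaching, for each $i$ with $l_i\ge1$, a leg with vertices $(i,1),\dots,(i,l_i)$ and arrows
\[
i\longrightarrow(i,1)\longleftarrow(i,2)\longleftarrow\cdots\longleftarrow(i,l_i).
\]
It has no oriented cycle. Let $y_{i,s}$ be the variable at $(i,s)$. In \eqref{eq:acyclic} fix the modules $X_{\xi^i}$ at the vertices $(i,1)$, with $\xi^i=\emptyset$ if $l_i=0$. The rest of the sum factors into \eqref{eq:psi-modules} and one series $\operatorname{Ch}$ for each leg, so Lemma~\ref{lem:chains} gives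
\[
\frac{D_{\widehat Q}}{\prod_i\epsilon_{l_i}(y_{i,2},\dots,y_{i,l_i})}=\sum_\xi\Psi_\xi(z)\prod_{i\colon l_i\ge1}\frac{y_{i,1}^{|\xi^i|}}{a_{\xi^i}}\operatorname{Fl}_{X_{\xi^i}}(y_{i,2},\dots,y_{i,l_i}).
\]
The left side has coefficients in $\mathcal O$. The legs are long enough because a partition of $l_i$ has at most $l_i$ parts: the coefficient of $\prod_{i,s}y_{i,s}^{\nu^i_s+\nu^i_{s+1}+\cdots}$ is
\[
\Theta_\nu=\sum_\eta\prod_i\frac{\phi_{\nu^i}(\eta^i)}{a_{\eta^i}}\,\Psi_\eta\in\mathcal O[[z]].
\]
Let $\Phi_{\nu\eta}=\prod_i\phi_{\nu^i}(\eta^i)$ and let $A$ be the diagonal matrix with entries $\prod_ia_{\eta^i}^{-1}$, so that $\Theta=\Phi A\Psi$. The matrix $G=\Phi A\Phi^T$ is the tensor product of the matrices of Lemma~\ref{lem:gram}, hence invertible over $\mathcal O$. Then the square matrix $\Phi$ is invertible over $\mathbb Q(q)$. The expression $\Psi=A^{-1}\Phi^{-1}\Theta$ says nothing at $q=0$, but $A^{-1}\Phi^{-1}=\Phi^TG^{-1}$, so $\Psi=\Phi^TG^{-1}\Theta$ has entries in $\mathcal O[[z]]$. All entries of $\Phi(0)$ are $1$ by Lemma~\ref{lem:flags}, so $\Psi_\eta(z;0)=\sum_\nu(G^{-1}\Theta)_\nu(z;0)$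 for every $\eta$.
\end{proof}

\subsection{Evaluation}\label{sec:evaluation}

\begin{proof}[Proof of Proposition~\ref{prop:psi}]
By Lemma~\ref{lem:independence} we may take $\eta^i=(l_i)$, so that $X_{\eta^i}$ is the sum of $l_i$ copies of the one-dimensional $t$-module $X_{(1)}$. Let $Q_\infty$ be $Q_I$ with one more vertex $\infty$ and $l_i$ arrows $i\to\infty$. It has no oriented cycle, and $(\alpha_\infty,\alpha_i)=-l_i$. In the coefficient of $z_\infty^1$ in \eqref{eq:acyclic} the module at $\infty$ is $X_{(1)}$, with $q-1$ automorphisms, and $|\operatorname{Hom}(V_i,X_{(1)})|^{l_i}=|\operatorname{Hom}(V_i,X_{\eta^i})|$. So $[z_\infty^1]D_{Q_\infty}=\Psi_\eta/(q-1)$. Set $q=0$ and use \eqref{eq:product}, Hausel's theorem \cite{Hausel} and the Weyl--Kac denominator identity for $Q_\infty$, with Weyl group $W_\infty$: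
\[
\Psi_\eta(z;0)=-[z^1_\infty]\prod_\alpha(1-z^\alpha)^{\operatorname{mult}\alpha}=-[z_\infty^1]\sum_{v\in W_\infty}\varepsilon(v)z^{\rho-v\rho}.
\]
By Lemma~\ref{lem:weyl}, $W$ is the subgroup of $W_\infty$ generated by the $s_i$, $i\in I$; it does not change $\alpha_\infty$-coefficients.

We determine the $v$ for which $\rho-v\rho$ has $\alpha_\infty$-coefficient $1$. A reduced word for such a $v$ contains $s_\infty$; cut it at the first occurrence, $v=w_1s_\infty w_2$ with $w_1\in W$. The inversion root $w_1\alpha_\infty$ has coefficient $1$ and all inversion roots are positive, so the later ones have coefficient $0$. If $w_2\ne1$ begins with $s_i$, then $i\ne\infty$ since the word is reduced, and the next inversion root $w_1s_\infty\alpha_i=w_1(\alpha_i+l_i\alpha_\infty)$ has coefficient $l_i$. So $l_i=0$, $s_i$ commutes with $s_\infty$, and moving it to the left gives a reduced word for $v$ with shorter $w_2$. Iterating, $v=ws_\infty$ with $w\in W$.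

Conversely, let $w\in W$. A reduced word for $w$ in $W$ has positive inversion roots, so by (W2) it is reduced in $W_\infty$. The root $w\alpha_\infty$ has coefficient $1$, so it is positive. Hence $v=ws_\infty$ has $\varepsilon(v)=-\varepsilon(w)$ and $\rho-v\rho=\rho-w\rho+w\alpha_\infty$, with coefficient $1$. Distinct $w$ give distinct $v$. Therefore $\Psi_\eta(z;0)=\sum_w\varepsilon(w)z^{\rho-w\rho+w\alpha_\infty-\alpha_\infty}$, which is \eqref{eq:Delta} with $\mu=\alpha_\infty$.
\end{proof}

\section{The value at $q=0$}\label{sec:limit}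

We expand \eqref{eq:formula} so that every term is regular at $q=0$. Throughout $p=q^{-1}$. For $i\in I$ we have $S_{\alpha_i}=1$, and by Lemma~\ref{lem:leading} every other $\mathbf d$ with $S_{\mathbf d}\neq0$ lies in $\Sigma$. So by \eqref{eq:euler}
\[
\sum_{\mathbf m}g_{\mathbf m}(p)z^{\mathbf m}=\Big(\sum_{\mathbf e\in\mathbb N^I}\frac{z^{\mathbf e}}{(p)_{\mathbf e}}\Big)\cdot\operatorname{Exp}\Big(\sum_{\beta\in\Sigma}\frac{S_\beta(p)}{1-p}z^\beta\Big).
\]
Since $S_\beta$ is monic of degree $1+e(\beta)$, we can write $S_\beta(p)/(1-p)=-p^{e(\beta)}u_\beta(p)$ with $u_\beta(p)=p^{-1-e(\beta)}S_\beta(p)/(1-p^{-1})$, an element of $\mathcal O$ with value $1$ at $q=0$. Take independent variables $\tau_\beta$ and define $\gamma_c\in\mathcal O$, for finitely supported $c\in\mathbb N^\Sigma$, by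
\[
\exp\Big(-\sum_{\beta\in\Sigma}\sum_{n\ge1}\frac1nu_\beta(p^n)\tau_\beta^n\Big)=\sum_c\gamma_c\,\tau^c .
\]
At $q=0$ the left side is $\prod_\beta(1-\tau_\beta)$. So $\gamma_c(0)=(-1)^{\sum_\beta c_\beta}$ if all $c_\beta\le1$, and $\gamma_c(0)=0$ otherwise. Substituting $\tau_\beta=p^{e(\beta)}z^\beta$ gives
\[
g_{\mathbf m}(q^{-1})=\sum_{\mathbf e+\sum_\beta c_\beta\beta=\mathbf m}\frac{q^{-\sum_\beta c_\beta e(\beta)}\gamma_c}{(q^{-1})_{\mathbf e}} .
\]

Insert this in \eqref{eq:formula}. A term is now a choice, for each level $k\ge1$, of $\mathbf e_k\in\mathbb N^I$ and $c^{(k)}\in\mathbb N^\Sigma$, almost all zero. Put $R_k=\sum_{k'\ge k}\mathbf e_{k'}$ and $B_k=\sum_{k'\ge k}\sum_\beta c^{(k')}_\beta\beta$. Then $\lambda_k=R_k+B_k$ and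
\[
-\langle\lambda_k,\lambda_k\rangle=-\langle R_k,R_k\rangle+\sum_{i\in I}\eta(c)^i_kR^i_k-\langle B_k,B_k\rangle,\qquad\eta(c)^i_k=-(\alpha_i,B_k).
\]
By \eqref{eq:negative} and $\Sigma\subseteq\mathcal P$, the differences $\eta(c)^i_k-\eta(c)^i_{k+1}=-\sum_\beta c^{(k)}_\beta(\alpha_i,\beta)$ are $\ge0$, so $\eta(c)^i$ is a partition. Summing over $R$ for fixed $c=(c^{(k)})_k$ gives
\begin{equation}\label{eq:expansion}
D_Q=\sum_cz^{\deg c}\,q^{E_c}\prod_k\gamma_{c^{(k)}}\;\Psi_{\eta(c)}(z;q),\qquad\deg c=\sum_kB_k,\qquad|\eta(c)^i|=-(\alpha_i,\deg c),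
\end{equation}
with $E_c=-\sum_k\langle B_k,B_k\rangle-\sum_k\sum_\beta c^{(k)}_\beta e(\beta)$. Only finitely many $c$ have $\deg c$ below a given bound.

To read the exponent, view $c$ as a finite multiset of \emph{pieces} $(\beta_1,k_1),\dots,(\beta_N,k_N)$ in which $(\beta,k)$ occurs $c^{(k)}_\beta$ times. A piece is a simple dimension vector placed in Jordan blocks of size $k$. Then $B_k=\sum_{u\colon k_u\ge k}\beta_u$, so $\deg c=\sum_uk_u\beta_u$ and $\sum_k\langle B_k,B_k\rangle=\sum_{u,v}\min(k_u,k_v)\langle\beta_u,\beta_v\rangle$. Separating the diagonal terms,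
\begin{equation}\label{eq:exponent}
E_c=\sum_u(k_u-1)\,e(\beta_u)+\sum_{u<v}\min(k_u,k_v)\cdot\bigl(-(\beta_u,\beta_v)\bigr).
\end{equation}
Every summand is $\ge0$ by Lemma~\ref{lem:pieces} and \eqref{eq:negative}.

\begin{proof}[Proof of Theorem~\ref{thm:main}]
By \eqref{eq:exponent} and Proposition~\ref{prop:psi}, all factors in \eqref{eq:expansion} are regular at $q=0$, and we may set $q=0$ term by term. The factor $q^{E_c}\prod_k\gamma_{c^{(k)}}$ is nonzero at $0$ if and only if the pieces are distinct, $k_u=1$ unless $e(\beta_u)=0$, and $(\beta_u,\beta_v)=0$ for $u\ne v$; its value is then $(-1)^N$. By Lemma~\ref{lem:pieces}, and since $(k\beta,k'\beta')=0$ if and only if $(\beta,\beta')=0$, the map $c\mapsto\sigma=\{k_u\beta_u\}$ is a bijection from these $c$ onto the orthogonal subsets of $\mathcal P$, with $|\sigma|=N$, $\mu_\sigma=\deg c$ and $l(\sigma)_i=|\eta(c)^i|$. Proposition~\ref{prop:psi} gives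
\[
D_Q(z;0)=\sum_{\sigma\text{ orthogonal}}(-1)^{|\sigma|}z^{\mu_\sigma}\Delta_{l(\sigma)}(z),
\]
which is the right side of \eqref{eq:denominator}. Compare exponents in \eqref{eq:denominator} and \eqref{eq:product}.
\end{proof}

\begin{remark}\label{rem:table}
The table of Section~\ref{sec:example} is recovered as follows, with $e(d)=(g-1)d^2$. The stratum $\theta\ne0$ is the piece $(1,2)$, with $E_c=g-1$. The stratum $\theta=0$ consists of the piece $(2,1)$, present for $g\ge2$ with value $-1$, and of the piece $(1,1)$ taken twice, which vanishes at $q=0$ because $\gamma_c(0)=0$. For $g=0$, treating the loop-free vertex as a piece would give $E_c=-1$ for $\theta\ne0$: the inequalities \eqref{eq:negative} fail for $\alpha_i$, $i\in I$, and this is why these vertices need Section~\ref{sec:psi}. The independence of the Jordan type is also needed. If a vertex $j$ with exactly one loop is joined to $i\in I$ by one arrow, the surviving piece $(\alpha_j,k)$ gives $\eta(c)^i=(1,\dots,1)$, so $X_{\eta(c)^i}$ is one Jordan block of size $k$, whereas \eqref{eq:denominator} sees only the number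 $k$.
\end{remark}

\section{Complements}\label{sec:complements}

\subsection{Nilpotency along a set of arrows}
Let $H\subseteq Q_1$ and $Q_H=(Q_0,H)$. Let $A^H_{\mathbf d}(q)$ be the number of classes of absolutely indecomposable representations of $Q$ over $\mathbb F_q$ of dimension $\mathbf d$ whose restriction to $Q_H$ is nilpotent. Let $\mathcal P_H$ be the set of $\mathbf d\in\mathcal P$ such that all arrows of $\operatorname{supp}\mathbf d$ lie in $H$. Define $\mathfrak g_{Q,H}$ like $\mathfrak g^{\mathrm{nil}}_Q$, with the same form and relations, but with generators $e_{\alpha_i}$ ($i\in I$) and $e_{\mathbf d}$ ($\mathbf d\in\mathcal P_H$) only.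

\begin{theorem}\label{thm:partial}
For every $H\subseteq Q_1$ and $\mathbf d\ne0$, $A^H_{\mathbf d}\in\mathbb Q[q]$ and $A^H_{\mathbf d}(0)=\dim\mathfrak g_{Q,H}[\mathbf d]$.
\end{theorem}

For $H=Q_1$ the equality is that of Theorem~\ref{thm:main}. For $H=\emptyset$ we have $\mathcal P_H=\emptyset$, since a strongly connected support without arrows is a loop-free vertex, and $\mathfrak g_{Q,H}$ is the positive part of the Kac--Moody algebra attached to $I$.

\begin{proof}
Write $\langle\ ,\ \rangle_H$ and $(\ ,\ )_H$ for the forms of $Q_H$; unmarked forms are those of $Q$. On nonnegative vectors $(\ ,\ )\le(\ ,\ )_H$. Put $r_H(\beta)=\langle\beta,\beta\rangle_H-\langle\beta,\beta\rangle=\sum_{a\colon i\to j,\ a\notin H}\beta_i\beta_j\ge0$; it vanishes if and only if all arrows of $\operatorname{supp}\beta$ lie in $H$. We follow the proof of Theorem~\ref{thm:main} and indicate what changes.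

\emph{The formula.} Nilpotency along $H$ holds for a direct sum if and only if it holds for the summands, and it is unchanged by base change and Frobenius twist. So Lemma~\ref{lem:descent} and Proposition~\ref{prop:pairs} hold for this class, with $D^H$ defined at each prime power by $\log D^H=\sum_{\mathbf d,n}A^H_{\mathbf d}(q^n)z^{n\mathbf d}/(n(q^n-1))$. In the proof of Proposition~\ref{prop:strata} the maps $x_a$ with $a\notin H$ are unrestricted and contribute $q^{\sum_k\lambda^i_k\lambda^j_k}$. Hence
\[
D^H=\sum_\lambda\prod_kz^{\lambda_k}q^{-\langle\lambda_k,\lambda_k\rangle}q^{\langle\mathbf m_k,\mathbf m_k\rangle_H}h^{Q_H}_{\mathbf m_k}(q)=\sum_\lambda\prod_kz^{\lambda_k}q^{-\langle\lambda_k,\lambda_k\rangle}g^{Q_H}_{\mathbf m_k}(q^{-1})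
\]
by Proposition~\ref{prop:reciprocity} for $Q_H$. The coefficients are rational functions. As for $S_{\mathbf d}$, induction on $\mathbf d$ shows that $A^H_{\mathbf d}$ is a rational function with integer values at prime powers, hence a polynomial, and the analogue of \eqref{eq:product} holds.

\emph{The pieces.} The dimension vectors of simple representations of $Q_H$ are the $\alpha_i$ with $i\in I$, which go into $R$ as before; the $\beta\in\Sigma(Q_H)$; and the $\beta=\alpha_j$ where $j$ has no loop in $H$ but $\ell_j\ge1$ loops in $Q$. The last two kinds are the new pieces. With $e(\beta)=-\langle\beta,\beta\rangle_H$ we have $S_\beta/(1-p)=-p^{e(\beta)}u_\beta$ with $u_\beta$ regular and equal to $1$ at $q=0$; for $\beta=\alpha_j$ this reads $1/(1-p)=-p^{-1}/(1-p^{-1})$. So \eqref{eq:expansion} holds, with $\Psi$ and $\eta(c)$ formed with the forms of $Q$. The required signs persist. If $\beta\in\Sigma(Q_H)$, then $(\beta,\mathbf e)\le(\beta,\mathbf e)_H\le0$ for all $\mathbf e\ge0$. If $\beta=\alpha_j$, then $(\alpha_j,\alpha_{j'})\le0$ for $j'\ne j$ and $(\alpha_j,\alpha_j)=2-2\ell_j\le0$.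

\emph{The exponent.} Now
\[
E_c=\sum_u\bigl(-k_u\langle\beta_u,\beta_u\rangle+\langle\beta_u,\beta_u\rangle_H\bigr)+\sum_{u<v}\min(k_u,k_v)\cdot\bigl(-(\beta_u,\beta_v)\bigr).
\]
For $\beta_u\in\Sigma(Q_H)$ the first bracket is $(k_u-1)e(\beta_u)+k_ur_H(\beta_u)\ge0$. For $\beta_u=\alpha_j$ it is $k_u(\ell_j-1)+1\ge1$. So the surviving $c$ consist of distinct, pairwise orthogonal pieces with $\beta_u\in\Sigma(Q_H)$, $r_H(\beta_u)=0$, and $k_u=1$ unless $e(\beta_u)=0$. By Lemma~\ref{lem:pieces} for $Q_H$, such pieces correspond to the $\mathbf d\in\mathcal P(Q_H)$ with $r_H(\mathbf d)=0$. These are the elements of $\mathcal P_H$: when $r_H(\mathbf d)=0$, the supports in $Q$ and in $Q_H$ are the same quiver, the inequalities \eqref{eq:ineq} at vertices of the support involve only arrows of the support, and the others are automatic.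

Proposition~\ref{prop:psi} for $Q$ applies unchanged, and Proposition~\ref{prop:denominator} holds with $\mathcal P_H$ in place of $\mathcal P$, the matrix being a principal submatrix of the previous one.
\end{proof}

\subsection{The generators are forced}

\begin{theorem}\label{thm:forced}
Let $\mathfrak n$ be the positive part of a Borcherds algebra, presented as in Section~\ref{sec:borcherds}, with generators $e_{\alpha_i}$ of degree $\alpha_i$ $(i\in I)$ and $m_{\mathbf d}\ge0$ further generators in each degree $\mathbf d\ne0$, whose matrix entry for two generators is the value of $(\ ,\ )$ on their degrees. If $\dim\mathfrak n[\mathbf d]=A^{\mathrm{nil}}_{\mathbf d}(0)$ for all $\mathbf d\neq0$, then $m_{\mathbf d}=1$ for $\mathbf d\in\mathcal P$ and $m_{\mathbf d}=0$ otherwise.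
\end{theorem}

\begin{proof}
In the free Lie algebra on the generators, the degree $\mathbf d$ part is the span of the generators of degree $\mathbf d$ plus the span of the brackets of generators of degrees $<\mathbf d$, and the sum is direct. Every relation is a bracket of at least two generators, so the degree $\mathbf d$ part of the ideal of relations lies in the second summand and is generated by relations among generators of degrees $<\mathbf d$. These relations are determined by the degrees. Hence $\dim\mathfrak n[\mathbf d]$ is $m_{\mathbf d}$, plus $1$ if $\mathbf d=\alpha_i$ with $i\in I$, plus a number that depends only on the $m_{\mathbf e}$ with $\mathbf e<\mathbf d$. The same holds for $\mathfrak g^{\mathrm{nil}}_Q$, which has the same dimensions by Theorem~\ref{thm:main}. Induction on $\mathbf d$ shows that the two algebras have the same number of generators in each degree.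
\end{proof}

\subsection{Weyl symmetry}

\begin{theorem}\label{thm:weyl}
For $i\in I$ and $\mathbf d\in\mathbb N^{Q_0}\setminus\{0,\alpha_i\}$ we have $A^{\mathrm{nil}}_{s_i\mathbf d}(q)=A^{\mathrm{nil}}_{\mathbf d}(q)$, with the convention $A^{\mathrm{nil}}_{\mathbf e}=0$ for $\mathbf e\notin\mathbb N^{Q_0}$.
\end{theorem}

\begin{proof}
In \eqref{eq:expansion} write out $\Psi_{\eta(c)}$ and fix a \emph{configuration}: the datum $c$ and the sequences $(R^j_k)_k$ for $j\in I\setminus\{i\}$. Let $b_k=\lambda_k-R^i_k\alpha_i$, $b=\sum_kb_k$ and $\xi_k=-(\alpha_i,b_k)$. Each $b_k-b_{k+1}$ is a sum of vectors $\beta\in\Sigma$ and $\alpha_j$ with $j\ne i$, all of which pair nonpositively with $\alpha_i$, so $\xi$ is a partition. Since $-\langle\lambda_k,\lambda_k\rangle=-(R^i_k)^2+\xi_kR^i_k-\langle b_k,b_k\rangle$, the sum over $(R^i_k)_k$ is the one-vertex series of Example~\ref{ex:onevertex}: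
\[
\sum_{(R^i_k)}\prod_kz_i^{R^i_k}\frac{q^{-(R^i_k)^2+\xi_kR^i_k}}{(q^{-1})_{R^i_k-R^i_{k+1}}}=\operatorname{Exp}\Big(\frac{z_i}{q-1}\Big)\sum_{u=0}^{|\xi|}\operatorname{Sub}_u\,z_i^u,
\]
with $\operatorname{Sub}_u$ the number of $u$-dimensional submodules of $X_\xi$. The module $X_\xi$ is isomorphic to its dual, and taking annihilators gives $\operatorname{Sub}_u=\operatorname{Sub}_{|\xi|-u}$. As $(b,\alpha_i)=-|\xi|$, we have $s_i(b+u\alpha_i)=b+(|\xi|-u)\alpha_i$. So $z^b\sum_u\operatorname{Sub}_uz_i^u$ is invariant under $z^{\mathbf e}\mapsto z^{s_i\mathbf e}$. Since $A^{\mathrm{nil}}_{\alpha_i}=1$, the series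
\[
D'=D_Q\Big/\operatorname{Exp}\Big(\frac{z_i}{q-1}\Big)=\operatorname{Exp}(F),\qquad F=\frac1{q-1}\sum_{\mathbf d\ne0,\alpha_i}A^{\mathrm{nil}}_{\mathbf d}z^{\mathbf d},
\]
is a sum of such invariant terms with coefficients in $\mathbb Q(q)$.

It remains to pass from $D'$ to $F$, and for this we need a ring on which $s_i$ acts. Let $\mathcal R=\mathbb Q(q)[z_i^{\pm1}][[z_j:j\ne i]]$. The reflection $s_i$ changes only the $i$-th coordinate, so it acts on $\mathcal R$ as a continuous ring automorphism. For $\beta\in\Sigma$ the inequality $\langle\beta,\alpha_i\rangle\le0$ reads $\beta_i\le\sum_{a\colon j\to i}\beta_j$, where $j\ne i$ because $i$ has no loops. Summing over the constituents of $b$ shows that its $i$-th coordinate is bounded in terms of the others. So for fixed exponents of the $z_j$, $j\ne i$, only finitely many configurations occur, and $D'$ is an $s_i$-invariant element of $\mathcal R$. If these exponents are all $0$ then $b=0$, so $D'\equiv1$ modulo the ideal $(z_j:j\ne i)$. Let $\psi_n$ be the substitution $q\mapsto q^n$, $z\mapsto z^n$, which commutes with $s_i$.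 M\"obius inversion of $\log D'=\sum_n\frac1n\psi_n(F)$ gives $F=\sum_n\frac{\mu(n)}n\psi_n(\log D')$, with $\mu$ the M\"obius function, and both the logarithm and this sum converge in $\mathcal R$. Hence $F$ is $s_i$-invariant, which is the claim.
\end{proof}

\begin{thebibliography}{9}

\bibitem{Borcherds}
Borcherds, \emph{Generalized Kac--Moody algebras}, J. Algebra 115 (1988).

\bibitem{Gosmann}
Lydia G\"osmann, \emph{A nilpotent version of the first Kac conjecture}, arXiv:2610.37207 (2026).

\bibitem{Hausel}
Hausel, \emph{Kac's conjecture from Nakajima quiver varieties}, Invent. Math. 181 (2010).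

\bibitem{KacBook}
Kac, \emph{Infinite dimensional Lie algebras}, 3rd ed.

\bibitem{LBP}
Le Bruyn and Procesi, \emph{Semisimple representations of quivers}, Trans. AMS 317 (1990).

\bibitem{Macdonald}
Macdonald, \emph{Symmetric functions and Hall polynomials}.

\end{thebibliography}
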